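# Torus symmetry, $\mathrm{Ric}_2>0$, and the sign of the Euler characteristic

## 1. Spheres, projective spaces and $S^3\times S^3$ as tests of a first guess

All manifolds are smooth and all actions are smooth; actions are isometric wherever a metric is present. A torus is a compact torus, and $T^r$ has rank $r$.

**Definition ($\mathrm{Ric}_2>0$).** Let $(M^n,g)$ be a closed, connected Riemannian manifold with $n\ge 3$. It has positive second intermediate Ricci curvature, written $\mathrm{Ric}_2>0$, if for every $p\in M$ and every orthonormal triple $x,y,z\in T_pM$ one has $\sec(x,y)+\sec(x,z)>0$.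

So for a fixed direction $x$, a plane containing $x$ may have curvature $\le 0$, but there is no room for two orthogonal such planes. Positive sectional curvature implies $\mathrm{Ric}_2>0$. A Riemannian product $S^a\times S^b$ with $b\ge2$ does not have $\mathrm{Ric}_2>0$: take $x$ tangent to the first factor and $y,z$ tangent to the second.

A metric $g$ on $M$ is called $T^7$-invariant if $T^7$ acts effectively and isometrically on $(M,g)$. The question, taken from James Dylan Douthitt, Lee Kennard, Josef Komissar, "Weighted coloop splittings in rank six", arXiv:2609.37778 (2026), is to prove or disprove the following.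

**Conjecture.** An even-dimensional closed, connected manifold admitting a $T^7$-invariant Riemannian metric with positive $\mathrm{Ric}_2$ has positive Euler characteristic.

A first guess would be: yes, and seven is extravagant; any circle should do. The reason for the guess is that $\chi(M)=\chi(M^T)$ for every torus action on a closed manifold, and positive curvature in even dimensions tends to force Killing fields to vanish somewhere. Let us test this.

*Spheres.* $T^m$ acts on $S^{2m}\subset\mathbb C^m\oplus\mathbb R$ by rotating the coordinates. The fixed points are the two poles, and $\chi=2$.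

*Complex projective space.* $T^m$ acts on $\mathbb{CP}^m$ through the homogeneous coordinates, fixing the $m+1$ coordinate points, and $\chi=m+1$. The Fubini–Study metric has $\sec>0$.

*$S^3\times S^3$.* Here $\chi=0$, so this should not carry $\mathrm{Ric}_2>0$ with symmetry, if the guess is right. But it does. Let $G=\mathrm{SU}(2)$ and write $S^3\times S^3=G^3/\Delta G$, through $(g_1,g_2,g_3)\mapsto(g_1g_3^{-1},g_2g_3^{-1})$. Give it the normal homogeneous metric of a bi-invariant product metric on $G^3$. The tangent space at the base point is
$$\mathfrak m=\{(a,b,c)\in\mathfrak{su}(2)^3: a+b+c=0\},$$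
and for orthonormal $x,y\in\mathfrak m$ one has $\sec(x,y)=\frac14|[x,y]_{\mathfrak m}|^2+|[x,y]_{\mathfrak h}|^2$, where $\mathfrak h$ is the Lie algebra of $\Delta G$. Thus $\sec\ge0$, with $\sec(x,y)=0$ exactly when $[x,y]=0$. To check $\mathrm{Ric}_2>0$ we must show that no $x\ne0$ in $\mathfrak m$ commutes with a $3$-dimensional subspace of $\mathfrak m$ (which would contain $x$, $y$, $z$). Two elements of $\mathfrak{su}(2)$ commute only if they are proportional. Let $x=(a,b,c)\neq0$; at least two entries are nonzero.

- If all nonzero entries are multiples of one $u$, then an element commuting with $x$ has a multiple of $u$ at each nonzero entry of $x$, and then also at a possible zero entry, because its entries sum to $0$. So the centralizer lies in $\{(\alpha u,\beta u,\gamma u):\alpha+\beta+\gamma=0\}$, of dimension $2$.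
- Otherwise $a,b,c$ are nonzero and $a,b$ are independent. A commuting element is $(\lambda a,\mu b,\nu c)$ with $\lambda a+\mu b-\nu(a+b)=0$, so $\lambda=\mu=\nu$, and the centralizer has dimension $1$.

So $\mathrm{Ric}_2>0$. The maximal torus $T^3\subset G^3$ acts from the left; the kernel is $\{\pm(1,1,1)\}$, and the quotient is again a $3$-torus, acting effectively. The isotropy group at $(g_1,g_2,g_3)\Delta G$ consists of the $(t_1,t_2,t_3)$ with $g_1^{-1}t_1g_1=g_2^{-1}t_2g_2=g_3^{-1}t_3g_3$. It is determined by $t_1$, so it has dimension $\le1$, and at the base point it has dimension exactly $1$. Hence every orbit has dimension $\ge2$, and dimension $2$ occurs. At the base point the isotropy circle $H$ is the diagonal circle. The component $F$ of the fixed-point set of $H$ through the base point has tangent space $\{(a,b,c)\in\mathfrak t^3:a+b+c=0\}$, of dimension $2$, where $\mathfrak t\subset\mathfrak{su}(2)$ is the Lie algebra of the circle. The $T^3$-orbit of the base point is contained in $F$, so $F$ is a $2$-torus.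

So a version of the guess with rank $3$ is false, and rank must enter. In rank $7$ the guess is right, with something to spare. Write $b_i$ for rational Betti numbers and $b_{odd}=\sum_{i\text{ odd}}b_i$.

**Theorem A.** If a closed connected even-dimensional $M$ has a $T^7$-invariant metric with $\mathrm{Ric}_2>0$, then $\chi(M)>0$.

**Theorem B.** Let $M$ be closed, connected, even-dimensional with $\mathrm{Ric}_2>0$, and let $T^r$ act isometrically and effectively, $r\ge5$.

1. Every component $F$ of $M^{T^r}$ has $b_{odd}(F)=0$; in particular $\chi(F)>0$.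
2. If $r\ge6$, or if $r=5$ and some orbit has dimension $\le1$, then $M^{T^r}\ne\emptyset$ and $\chi(M)>0$.

Theorem A is the case $r=7$ of Theorem B(2), so the conjecture is true. Keep $S^3\times S^3$ in mind: the minimal orbits of dimension $2$ and the fixed surface that is a torus are the two phenomena the proof has to fight.

## 2. Background: totally geodesic fixed sets and Borel cohomology

Cohomology has coefficients in $\mathbb Q$ unless indicated.

**(F1)** $\mathrm{Ric}_2>0$ implies $\mathrm{Ric}>0$. Indeed, for an orthonormal basis $x,e_1,\dots,e_{n-1}$ we have $\sum_{i<j}(\sec(x,e_i)+\sec(x,e_j))=(n-2)\,\mathrm{Ric}(x,x)$. So a closed manifold with $\mathrm{Ric}_2>0$ has finite $\pi_1$ (Myers), and $b_1=0$.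

**(F2)** $\mathrm{Ric}_2>0$ passes to coverings and to totally geodesic submanifolds of dimension $\ge3$. It says nothing about surfaces; recall the torus $F$ above.

**(F3)** Components of fixed-point sets of groups of isometries are closed totally geodesic submanifolds. For torus actions they have even codimension, and they are orientable if the ambient manifold is. If a torus acts and a connected group commutes with it, then this group preserves each component of the fixed-point set.

**(F4)** For a torus $T$ acting on a closed manifold $Q$, $\chi(Q)=\chi(Q^T)$.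

**Definition ($q$-connected).** A map is $q$-connected if it is an isomorphism on $\pi_i$ for $i<q$ and onto for $i=q$. For example $\mathbb{CP}^{m-1}\hookrightarrow\mathbb{CP}^m$ is $(2m-1)$-connected, since one attaches a $2m$-cell. If an inclusion $N\subset X$ is $q$-connected, then $H^i(X,N)=0=H_i(X,N)$ for $i\le q$ (relative Hurewicz).

**Definition (Borel cohomology).** For a group $S$ acting on $Q$, $Q_{hS}=ES\times_SQ$ and $H_S^*(Q)=H^*(Q_{hS})$. We write $H^*(BS^1)=\mathbb Q[t]$ with $\deg t=2$. If $S^1$ acts trivially on $Q$, then $H^*_{S^1}(Q)=H^*(Q)\otimes\mathbb Q[t]$.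

**(F5)** (Localization.) If a circle $S$ acts on a compact manifold $Q$, possibly with boundary, then restriction $H_S^*(Q)[t^{-1}]\to H^*(Q^S)\otimes\mathbb Q[t^{\pm1}]$ is an isomorphism, and $H^j_S(Q)\to H^j_S(Q^S)$ is an isomorphism for all large $j$. For the rotation of $S^2$, for instance, $H_S^*(S^2)$ is the set of pairs $(f,g)\in\mathbb Q[t]^2$ with $f(0)=g(0)$; after inverting $t$ all pairs are reached.

**(F6)** For a circle $S$ acting on a closed manifold $Q$, $b_{odd}(Q^S)\le b_{odd}(Q)$. Indeed, for large odd $j$, $H_S^j(Q)\cong H^j_S(Q^S)=\bigoplus_lH^{j-2l}(Q^S)t^l$. The right side has dimension $b_{odd}(Q^S)$, and by the Serre spectral sequence the left side has dimension at most $b_{odd}(Q)$.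

**(F7)** For $j:N\to X$, an inclusion of closed oriented manifolds of even codimension $k$, $j_!:H^i(N)\to H^{i+k}(X)$ is the map Poincaré dual to $j_*$. It satisfies $j_!(j^*c)=j_!(1)\cup c$, and it fits in the Gysin sequence
$$\cdots\to H^{i-k}(N)\xrightarrow{j_!}H^i(X)\to H^i(X\setminus N)\to H^{i-k+1}(N)\xrightarrow{j_!}H^{i+1}(X)\to\cdots\tag{1}$$

## 3. Berger's minimum argument and orbits of dimension at most two

The sensible first attempt is to find a fixed point as Berger's theorem does: on a closed even-dimensional manifold with $\sec>0$ every Killing field $X$ has a zero. Recall how. If not, let $p$ minimize $\frac12|X|^2>0$, and let $Av=\nabla_vX$ at $p$, a skew map. Criticality says $\langle Av,X\rangle=0$ for all $v$, that is, $AX=0$. The second derivative along a geodesic with initial velocity $v$ is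
$$|Av|^2-\langle R(v,X)X,v\rangle\ \ge 0 .$$
Now $X(p)^\perp$ has odd dimension and $A$ is skew on it, so there is $v\ne0$ in $X(p)^\perp$ with $Av=0$. Then $\sec(X,v)\le0$, a contradiction.

With $\mathrm{Ric}_2>0$ we need two orthonormal such $v$, and parity only yields a kernel of dimension at least one. This is the exact point where the argument stops, and it cannot be repaired for a single field: on $S^3\times S^3$ above, $T^3$ has no fixed point, so a Killing field generating a dense one-parameter subgroup of $T^3$ has no zero. What we can do is to vary the Killing field together with the point. That relaxes the condition $Av=0$ to "$Av$ is tangent to the orbit", at the price of a weaker conclusion, which the same example shows to be sharp.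

**Lemma 1.** If a torus acts isometrically on a closed manifold $M$ with $\mathrm{Ric}_2>0$, some orbit has dimension $\le2$.

*Proof.* **Step 1 (a compact domain for the minimum).** The purpose is to find a place where no Killing field of a whole family vanishes. Let $s$ be the minimal orbit dimension, attained at $p_0$, and suppose $s\ge3$. Let $K$ be the identity component of the isotropy group of $p_0$, with Lie algebra $\mathfrak k$, let $F$ be the component of $M^K$ through $p_0$, and let $\mathfrak s$ be a complement of $\mathfrak k$ in the Lie algebra of the torus, so $\dim\mathfrak s=s$. At a point of $F$ the isotropy algebra contains $\mathfrak k$; its dimension is at most $\dim\mathfrak k$ by minimality of $s$; so it equals $\mathfrak k$. The torus preserves $F$, so the Killing fields from $\mathfrak s$ are tangent to $F$, and since $\mathfrak s\cap\mathfrak k=0$, independent elements of $\mathfrak s$ are independent at every point of $F$. Fix a Euclidean norm $|\cdot|_0$ on $\mathfrak s$ with unit sphere $S(\mathfrak s)$, and let $(p,X)$ minimize $\frac12|X(p)|^2$ over the compact set $F\times S(\mathfrak s)$.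 The minimum is positive. Work on the totally geodesic $F$, and let $A=(\nabla X)_p$, a skew map of $T_pF$.

**Step 2 (first variation).** This gives two orthogonality relations. Varying $p$ gives $AX=0$. Varying $X$ on the sphere gives $\langle X,Y\rangle_p=0$ for every $Y\in\mathfrak s$ with $Y\perp_0X$.

**Step 3 (second variation in both variables).** This produces the curvature inequality. Let $v\in T_pF$, $Y\perp_0X$, and let $\gamma$ be the geodesic of $F$ with $\gamma'(0)=v$. The function
$$\psi(\tau)=\frac{\frac12|X+\tau Y|^2(\gamma(\tau))}{1+\tau^2|Y|_0^2}$$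
is $\frac12|\cdot|^2$ of a unit element of $\mathfrak s$ at $\gamma(\tau)$, so it has a minimum at $0$. The numerator is $\frac12|X|^2+\tau\langle X,Y\rangle+\frac12\tau^2|Y|^2$ along $\gamma$, and $\nabla^2_{v,v}X=-R(X,v)v$ for a Killing field. Hence
$$0\le\psi''(0)=|Av|^2-\langle R(v,X)X,v\rangle+2\,v\langle X,Y\rangle+|Y|^2-|Y|_0^2|X|^2.\tag{2}$$
Since $[X,Y]=0$ and $X,Y$ are Killing,
$$\langle X,\nabla_vY\rangle=-\langle v,\nabla_XY\rangle=-\langle v,\nabla_YX\rangle=\langle\nabla_vX,Y\rangle,$$
so $v\langle X,Y\rangle=2\langle Av,Y\rangle$. Let
$$\mathfrak z=\{Y(p):Y\in\mathfrak s,\ Y\perp_0X\}\subset P:=X(p)^\perp\subset T_pF,\qquad\dim\mathfrak z=s-1 .$$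
If $Av\in\mathfrak z$, choose $Y$ with $Y(p)=-2Av$. Then (2) gives
$$\langle R(v,X)X,v\rangle\le|Av|^2-8|Av|^2+4|Av|^2\le0.\tag{3}$$

**Step 4 (enough vectors $v$).** We show that (3) applies to a plane of vectors. As $AX=0$ and $A$ is skew, $A$ maps $P$ to $P$ and is skew there, so $\mathrm{im}\,A|_P=(\ker A|_P)^\perp$. Therefore
$$\dim\{v\in P:Av\in\mathfrak z\}=\dim\ker A|_P+\dim(\mathfrak z\cap\mathrm{im}\,A|_P)\ge\dim\mathfrak z=s-1\ge2 .$$
Two orthonormal vectors $y,z$ of this space together with $x=X/|X|$ satisfy $\sec(x,y)+\sec(x,z)\le0$ by (3), a contradiction. $\square$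

## 4. Reduction to odd Betti numbers of fixed components

Lemma 1 gives a small orbit, not a fixed point. The way from one to the other is topological.

**Theorem C.** Let $M$ be closed, connected, even-dimensional with $\mathrm{Ric}_2>0$. Let a torus $\mathcal T$ act isometrically, and let $H\subset\mathcal T$ be a subtorus of rank $d$ acting effectively. Assume $d\ge5$; or $d=4$ and $\mathcal T$ has no fixed point in $M$. Then every component $F$ of $M^H$ has $b_{odd}(F)=0$.

Some lower bound on $d$ is needed: on $S^3\times S^3$ with $d=1$ we found $F=T^2$.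

*Proof of Theorems A and B from Theorem C.* Theorem B(1) is Theorem C with $H=\mathcal T=T^r$, $r\ge5$; then $\chi(F)\ge b_0(F)>0$.

For B(2), let $s$ be the minimal orbit dimension, attained at $p$. By Lemma 1, $s\le2$, and for $r=5$ we have $s\le1$ by assumption. Let $H$ be the identity component of the isotropy group at $p$. It has rank $d=r-s\ge4$ and acts effectively. Equality $d=4$ occurs only for $(r,s)=(6,2)$ and $(5,1)$; there $s\ge1$, so $T^r$ has no fixed point. In all cases Theorem C applies with $\mathcal T=T^r$. Let $F$ be the component of $M^H$ through $p$. Then $b_{odd}(F)=0$, so $\chi(F)>0$. The torus $T^r$ preserves $F$ and $\chi(F)=\chi(F^{T^r})$ by (F4), so $F^{T^r}\ne\emptyset$: there is a fixed point (so in fact $s=0$). Finally $\chi(M)=\chi(M^{T^r})=\sum_{F'}\chi(F')$ over the components $F'$ of the nonempty set $M^{T^r}$, and each summand is positive by B(1). Hence $\chi(M)>0$. Theorem A is the case $r=7$. $\square$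

Note how the proof assumes there is no fixed point exactly when it must make do with $d=4$, and then produces one. The rest of the lecture proves Theorem C. Its plan: find inside $M$ a totally geodesic $X\supset F$ with a 2-torus action having $F$ as a fixed component, and show $b_{odd}(X)=0$; then $b_{odd}(F)=0$ by (F6).

## 5. Geodesics joining two totally geodesic submanifolds

The tool that turns curvature into topology is the following; the argument is Wilking's, adapted.

**Lemma 2.** Let $Z^D$, $D\ge3$, be closed, connected, $\mathrm{Ric}_2>0$, and let $A,B$ be closed connected totally geodesic submanifolds of codimensions $\alpha,\beta$.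

(a) If $A\cap B=\emptyset$, then $\dim A+\dim B\le D$.

(b) If $\alpha\le\beta$, $q:=D-\alpha-\beta-1\ge1$, and $A\cap B$ is a submanifold with $T(A\cap B)=TA\cap TB$, then $A\cap B\hookrightarrow B$ is $q$-connected. In particular $A\cap B$ is nonempty and connected.

*Proof.* **Step 1 (index estimate).** We bound from below the index of geodesics from $A$ to $B$. Let $P(A,B)$ be the space of paths $c:[0,1]\to Z$ from $A$ to $B$, with energy $E(c)=\frac12\int|c'|^2$. (We use piecewise smooth paths for Morse theory; the space of continuous paths is weakly equivalent.) Nonconstant critical points are geodesics orthogonal to $A$ and $B$ at the ends. As $A,B$ are totally geodesic, the Hessian has no boundary terms: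
$$I(V,V)=\int|V'|^2-\langle R(V,c')c',V\rangle,\qquad V(0)\in TA,\ V(1)\in TB .$$
Let $\Pi$ be the space of parallel fields along $c$ tangent to $A$ and $B$ at the ends. Both end conditions define subspaces of $c'(1)^\perp$, of dimension $D-1$ (after transporting $T_{c(0)}A$ to $c(1)$). So
$$\dim\Pi\ge(D-\alpha)+(D-\beta)-(D-1)=D-\alpha-\beta+1 .$$
For orthonormal $V_1,V_2\in\Pi$ the condition $\mathrm{Ric}_2>0$ gives $I(V_1,V_1)+I(V_2,V_2)<0$. So there is no $2$-dimensional subspace of $\Pi$ on which $I\ge0$; diagonalizing $I|_\Pi$, at most one eigenvalue is $\ge0$. Hence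
$$\mathrm{index}(c)\ge\dim\Pi-1\ge D-\alpha-\beta.\tag{4}$$

**Step 2 (part (a)).** If $A\cap B=\emptyset$, a shortest path from $A$ to $B$ is a nonconstant geodesic of index $0$, so $D-\alpha-\beta\le0$ by (4), which is the claim.

**Step 3 ($A\cap B\to P(A,B)$ is $q$-connected).** This is Morse theory with the index bound $q+1$ from (4). Under the hypotheses of (b), $\dim A+\dim B=D+q+1>D$, so $A\cap B\ne\emptyset$ by (a). We have $A\cap B=E^{-1}(0)$, and it is a nondegenerate critical manifold: at a constant path the Hessian is $\int|V'|^2$, with null space the constant fields in $TA\cap TB=T(A\cap B)$.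

For $c>0$ the sublevel set $\{E<c\}$ deformation retracts onto a finite-dimensional manifold $W_c$ of broken geodesics with sufficiently many pieces. On $W_c$ the function $E$ is smooth, $\{E\le c'\}$ is compact for $c'<c$, and the critical points, indices and nullities are those of $E$ on $\{E<c\}$. Choose $\varepsilon\in(0,c)$ such that $\{E\le\varepsilon\}\subset W_c$ is a tubular neighborhood of $A\cap B$ without other critical points, and by Sard a regular value $c'\in(\varepsilon,c)$, as close to $c$ as we like. The critical set $\mathcal C$ of $E$ in $\{\varepsilon\le E\le c'\}$ is compact and lies in the interior. Fix a Riemannian metric on $W_c$. The $(q+1)$-st eigenvalue of the Hessian of $E$ is negative on the compact set $\mathcal C$, so there are $\kappa>0$ and a neighborhood $U$ of $\mathcal C$, with compact closure in $\{\varepsilon<E<c'\}$, on which at least $q+1$ eigenvalues are $\le-\kappa$.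

The critical points may be degenerate, so we perturb. Let $\chi$ be a cut-off function supported in $U$ and equal to $1$ near $\mathcal C$, and let $f=E+\chi l$ with $l$ a $C^2$-small function, so small that $\varepsilon<f<c'$ on the support of $\chi$. Outside $U$ we have $f=E$, without critical points in the region considered. On the part of $\overline U$ away from the neighborhood of $\mathcal C$ where $\chi=1$, $|\nabla E|$ is bounded below, so $f$ has no critical points there. Where $\chi=1$, $f=E+l$ is Morse for generic small $l$ (take $l=\sum\lambda_il_i$ with finitely many functions $l_i$ whose differentials span the cotangent spaces over $\overline U$; almost every small $\lambda$ works, by the parametric Sard theorem). So all critical points of $f$ in $\{\varepsilon\le E\le c'\}$ lie in $U$, are nondegenerate, and have index $\ge q+1$, as the Hessian changed by less than $\kappa$. The sublevel sets of $f$ and $E$ at the levels $\varepsilon$ and $c'$ agree. So $\{E\le c'\}$ arises from $\{E\le\varepsilon\}\simeq A\cap B$, up to homotopy, by attaching cells of dimension $\ge q+1$.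

A map of a pair $(D^i,S^{i-1})$ with $i\le q$ into $(P(A,B),A\cap B)$ has image in some $\{E<c\}$, can be moved into $W_c$, then lies in $\{E\le c'\}$ for a suitable $c'$, and can be deformed into $A\cap B$ relative to the boundary. This proves the assertion of the step.

**Step 4 ($P(A,B)\to B$ is $(q+1)$-connected).** We compute the fibre by comparing with $P(A,A)$. Step 3 applied to $(A,A)$ shows that the inclusion of constant paths $A\to P(A,A)$ is $m$-connected with $m=D-2\alpha-1\ge q\ge1$, because $\alpha\le\beta$. The fibration $P(A,A)\to A$, $c\mapsto c(1)$, has this inclusion as a section, and its fibre is the homotopy fibre $\Psi$ of $A\to Z$. Because of the section, $\pi_{i+1}(P(A,A))\to\pi_{i+1}(A)$ is onto for all $i\ge0$. For $i\ge1$ it follows that $\pi_i(\Psi)$ injects into $\pi_i(P(A,A))$ with image the kernel of $\pi_i(P(A,A))\to\pi_i(A)$. For $1\le i\le m$ the section is onto on $\pi_i$, so this kernel is zero and $\pi_i(\Psi)=0$. For $i=0$: $\pi_0(P(A,A))=\pi_0(A)$ is a point as $m\ge1$, so $\pi_1(A)$ acts transitively on $\pi_0(\Psi)$; it fixes the component of the constant path because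 $\pi_1(P(A,A))\to\pi_1(A)$ is onto; so $\pi_0(\Psi)$ is a point. Thus $\pi_i(\Psi)=0$ for $0\le i\le m$.

The fibration $P(A,B)\to B$, $c\mapsto c(1)$, also has fibre $\Psi$ (paths from $A$ to a given point of the connected $Z$). So it is $(m+1)$-connected, and $m+1=D-2\alpha\ge q+1$.

**Step 5 (conclusion).** The composition $A\cap B\to P(A,B)\to B$ is the inclusion. The first map is $q$-connected, the second $(q+1)$-connected, so the inclusion is $q$-connected. Since $q\ge1$ and $B$ is connected, $A\cap B$ is connected. $\square$

*Why use two submanifolds.* Suppose $N\subset X$ is totally geodesic of codimension $k$, $n=\dim X$. Step 4 with $A=N$, $Z=X$ shows directly that $N\to X$ is $(n-2k)$-connected, if $n-2k\ge2$. For $n=2k+2$ this is just $2$-connectedness. But if $X=B$ sits in a larger $Z$ and $N=A\cap B$, where $A$ has codimension $k$ in $Z$ and $B$ has codimension $\ge k$, then (b) gives that $N\to X$ is $(D-\alpha-\beta-1)=(n-k-1)$-connected. This gain drives everything below. To use it, we must find such triples $N\subset X\subset Z$ among fixed-point sets, and this is a question about weights.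

## 6. Weights at a fixed point, unimodularity, and the Fano configuration

Let $M,H,\mathcal T,F$ be as in Theorem C, $p\in F$, $L=\mathrm{Hom}(H,S^1)\cong\mathbb Z^d$, and
$$T_pM=T_pF\oplus\bigoplus_{w\in\Omega}V_w,\qquad\Omega\subset(L\setminus0)/\pm ,$$
where $V_w\ne0$ has even real dimension $m_w$. As $H$ acts effectively, the common kernel of the weights is trivial, so $\Omega$ generates $L$. As $\dim M$ is even, $\dim F$ is even. Relations and spans of elements of $\Omega$ are understood after choosing signs.

**Unimodular reduction.** The purpose is to replace $M$ by a totally geodesic submanifold in which the weights are integrally as simple as possible. (For a circle with $\Omega=\{1,2\}$, the weight $2$ is not a basis of $\mathbb Z$; passing to the fixed set of $\Gamma=\{\pm1\}$ leaves only the weight $2$, which generates the characters of $H/\Gamma$.)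

For a finite subgroup $\Gamma\subset H$ let $M_\Gamma$ be the component of $M^\Gamma$ through $p$, and $\Omega_\Gamma$ the set of weights trivial on $\Gamma$; then $T_pM_\Gamma=T_pF\oplus\bigoplus_{w\in\Omega_\Gamma}V_w$. Among all $\Gamma$ for which $\Omega_\Gamma$ spans $L_{\mathbb Q}$ (such as $\Gamma=1$) choose one with $\dim M_\Gamma$ minimal. Then $M_\Gamma$ is $\mathcal T$-invariant, contains $F$, is even-dimensional and totally geodesic, and has dimension $\ge2d\ge8$, so $\mathrm{Ric}_2>0$. Let $\Gamma'=\bigcap_{w\in\Omega_\Gamma}\ker w\supset\Gamma$. It is finite, and it is the kernel of $H$ on $M_\Gamma$. Let $L'=\mathrm{Hom}(H/\Gamma',S^1)\subset L$, which is generated by $\Omega_\Gamma$.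

Any $d$ independent elements of $\Omega_\Gamma$ form a $\mathbb Z$-basis of $L'$. Otherwise they generate a proper subgroup of $L'$, so their common kernel $\Gamma''\subset H$ is finite and strictly contains $\Gamma'$. Then $\Omega_{\Gamma''}\subset\Omega_\Gamma$ still spans $L_{\mathbb Q}$, but some weight in $\Omega_\Gamma$ is nontrivial on $\Gamma''$, so $\dim M_{\Gamma''}<\dim M_\Gamma$, contradicting minimality.

Replace $M,H,\mathcal T$ by $M_\Gamma$, $H/\Gamma'$, $\mathcal T/\Gamma'$. The new $H$ is effective of rank $d$, $F$ is still a component of its fixed-point set, and if $\mathcal T$ had no fixed point it still has none. From now on: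

**(U)** Any $d$ independent elements of $\Omega$ form a $\mathbb Z$-basis of $L$.

**Reduction mod 2.** We pass to vectors over $\mathbb F_2$, where we can count. By (U) every element of $\Omega$ is primitive, being part of a basis, so distinct elements of $\Omega$ are non-proportional. Moreover a subset of $\Omega$ is $\mathbb Q$-independent if and only if its image in $L/2L=\mathbb F_2^d$ is $\mathbb F_2$-independent. For "only if", extend the subset within $\Omega$ to $d$ independent elements, which form a $\mathbb Z$-basis, and reduce. For "if", a rational dependence yields a primitive integral relation, whose reduction mod $2$ is nontrivial. Let $E\subset\mathbb F_2^d\setminus0$ be the image of $\Omega$. The map $\Omega\to E$ is bijective, and $E$ spans. In particular the $\mathbb Q$-span and the $\mathbb F_2$-span of a subset of $\Omega$ contain the same elements of $\Omega$.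

**(N)** For no $I\subset E$ does the image of $E$ in $\mathbb F_2^d/\langle I\rangle$ contain all seven nonzero vectors of a $3$-dimensional subspace.

*Proof of (N).* Suppose it does; we may take $I$ independent. The corresponding seven weights give seven vectors in $L_{\mathbb Q}/\langle I\rangle_{\mathbb Q}$. A subset of them is independent if and only if together with $I$ it is independent in $L_{\mathbb Q}$, which can be tested over $\mathbb F_2$. So these seven rational vectors have exactly the linear dependencies of the seven nonzero vectors of $\mathbb F_2^3$. After scaling, four of them are $a,b,c,a+b+c$ with $a,b,c$ independent (any three of these four are independent, and all seven span a space of dimension $3$). The vector corresponding to $a+b$ is dependent on $a,b$ and also on $c,a+b+c$, so it lies in $\langle a,b\rangle\cap\langle c,a+b+c\rangle$, the line of $a+b$; likewise the others are multiples of $a+c$ and $b+c$. Over $\mathbb F_2$ these three are dependent, so they must be dependent over $\mathbb Q$. But their determinant with respect to $a,b,c$ is $\pm2\ne0$. $\square$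

*Example.* Let $L=\{x\in\mathbb Z^m:\sum x_i=0\}$, $d=m-1$, and let $\Omega$ consist of all $\varepsilon_i-\varepsilon_j$, $i<j$, one for each edge $ij$ of the complete graph on $m$ vertices. Independent sets are the forests. A set of $m-1$ independent edges is a spanning tree, which generates $L$ by summing along paths, so (U) holds, and hence (N). The edge $ij$ lies in the span of a set of edges exactly when these edges connect $i$ to $j$.

## 7. Free triples in binary configurations

**Definition (free triple).** A free triple in $E$ is a set of three independent elements $e_1,e_2,e_3\in E$ with $\langle e_1,e_2,e_3\rangle\cap E=\{e_1,e_2,e_3\}$; that is, none of the three pair sums, nor the total sum, is in $E$.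

If $E$ is a basis, any three elements form a free triple. In the graph example, two edges $ij,jk$ of an independent triple would force $ik$ into the span, and $ik$ is not in the triple; so a free triple consists of three pairwise disjoint edges. On six vertices ($d=5$) there is one, $\{12,34,56\}$. On five vertices ($d=4$) there is none. But there the edge $a=12$ and the triangle $345$ are as good as a substitute: the span of $a$ and the triangle contains no further edges. The lemma says that this is what always happens.

**Lemma 3.** Let $d\ge4$ and let $E\subset\mathbb F_2^d\setminus0$ span and satisfy (N). Then either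

(A) $E$ contains a free triple, or

(B) $d=4$ and for every $a\in E$ there are $\rho_1,\rho_2,\rho_3=\rho_1+\rho_2\in E$ with $a,\rho_1,\rho_2$ independent and $\langle a,\rho_1,\rho_2\rangle\cap E=\{a,\rho_1,\rho_2,\rho_3\}$.

*Proof.* Assume there is no free triple. Fix $a\in E$, let $\pi:\mathbb F_2^d\to\bar V=\mathbb F_2^d/\langle a\rangle$, and $\bar E=\pi(E\setminus a)$; it does not contain $0$, and it spans $\bar V$. Let $R$ (respectively $D$) be the set of elements of $\bar E$ with exactly one (respectively two) preimages in $E$. For $r\in R$ let $\tilde r$ be its preimage, so $\tilde r+a\notin E$. For an element of $D$ both lifts lie in $E$. For $b,c\in D$ let $\beta,\gamma$ be lifts. For the complete graph on five vertices and $a=12$: $R=\{34,35,45\}$, and $D$ consists of the three classes of $\{1j,2j\}$.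

**Step 1 (sums of elements of $R$).** If $r\ne r'\in R$, then $r+r'\in\bar E$. Otherwise $\{a,\tilde r,\tilde r'\}$ is independent, $a+\tilde r,a+\tilde r'\notin E$, and $\tilde r+\tilde r'$, $\tilde r+\tilde r'+a$ map to $r+r'\notin\bar E$; so it is free.

**Step 2 ($D$ is independent).** This uses (N). Otherwise take a minimal dependent set $d_1,\dots,d_k\in D$; then $k\ge3$, the sum is $0$, and any $k-1$ of the $d_i$ are independent. Let $e_i$ be lifts. Modulo $\langle e_4,\dots,e_k\rangle$ the vectors $a,e_1,e_2$ are independent, and $e_3\equiv e_1+e_2$ or $e_1+e_2+a$. So $a,e_1,e_1+a,e_2,e_2+a,e_3,e_3+a\in E$ give all seven nonzero vectors of a $3$-dimensional space, contradicting (N).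

**Step 3 ($\rho:=\dim\langle R\rangle\le2$).** Let $r_1,r_2,r_3\in R$ be independent. If $r_1+r_2\in R$, then Step 1, applied to the pairs $r_i,r_3$ and to $r_1+r_2,r_3$, shows that all seven nonzero vectors of $\langle r_1,r_2,r_3\rangle$ lie in $\bar E$, contradicting (N) with $I=\{a\}$. The same holds for the other pairs. So by Step 1 all $r_i+r_j$ lie in $\bar E\setminus R=D$. These are three distinct elements with sum zero, contradicting Step 2.

**Step 4 (only three cases remain).** We bound $d$. $D$ has no three elements $b_1,b_2,b_3$ independent modulo $\langle R\rangle$: sums of at least two of them are not in $R$, and not in $D$ by Step 2, so lifts of them would form a free triple. As $\bar E=R\cup D$ spans $\bar V$, we get $d-1-\rho\le2$. With $d\ge4$ and $\rho\le2$ this leaves $(d,\rho)\in\{(5,2),(4,1),(4,2)\}$.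

**Step 5 ($(5,2)$ is impossible).** Here $\dim\bar V=4$, so $|D|\le4$ by Step 2. Choose $b,c\in D$ independent modulo $\langle R\rangle$; then $b+c\notin\bar E$, being neither in $\langle R\rangle$ nor in $D$ (Step 2). For $r\in R$ the independent triple $\{\beta,\gamma,\tilde r\}$ is not free, so one of $b+r,c+r,b+c+r$ is in $\bar E$. As it is not in $\langle R\rangle$, it is in $D$; call it $\delta(r)$. The $\delta(r)$ are distinct for distinct $r$: if $u+r=u'+r'$ with $u,u'\in\{b,c,b+c\}$, then $u+u'\in\langle R\rangle$, so $u=u'$ and $r=r'$. They differ from $b$ and $c$, by independence modulo $\langle R\rangle$ and $r\ne0$. So $2+|R|\le|D|\le4$, hence $R=\{r_1,r_2\}$, and $r_1+r_2\in\bar E\setminus R=D$ by Step 1. As $r_1+r_2\in\langle R\rangle$ while the others are not, $b,c,\delta(r_1),\delta(r_2),r_1+r_2$ are five elements of $D$, a contradiction.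

**Step 6 ($(4,1)$ is impossible).** Here $\dim\bar V=3$, $R=\{r\}$, there are $b,c\in D$ independent modulo $r$, and $b+c\notin\bar E$. As in Step 5 some $\delta\in\{b+r,c+r,b+c+r\}$ is in $D$, and $D=\{b,c,\delta\}$ as $|D|\le3$. So $\bar E=\{r,b,c,\delta\}$.

- If $\delta=b+r$, put $\beta'=\beta+\tilde r+a$, a lift of $\delta$, so $\beta'\in E$. The triple $\{\gamma,\beta,\beta'\}$ is independent, since $c,b,b+r$ are. We have $\beta+\beta'=\tilde r+a\notin E$, and $\gamma+\beta$, $\gamma+\beta'$, $\gamma+\beta+\beta'$ map to $b+c$, $b+c+r$, $c+r$, none of which is in $\bar E$. So it is free. If $\delta=c+r$, exchange the names of $b$ and $c$.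
- If $\delta=b+c+r$, put $\tilde\delta=\beta+\gamma+\tilde r+a\in E$. The triple $\{\beta,\gamma,\tilde\delta\}$ is independent; its pair sums map to $b+c,c+r,b+r\notin\bar E$, and its total is $\tilde r+a\notin E$. So it is free.

Both contradict the assumption.

**Step 7 ($(4,2)$ with $|R|=2$ is impossible).** Let $R=\{r_1,r_2\}$. Then $s=r_1+r_2\in D$ by Step 1, and there is $b\in D\setminus\langle R\rangle$ as $\bar E$ spans. By Step 2, $b+s\notin D$, and it is not in $\langle R\rangle$; so $b+s\notin\bar E$. Also not both $b+r_1,b+r_2$ are in $D$, as their sum is $s\in D$.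

- If neither is, take $\sigma=\tilde r_1+\tilde r_2+a$, a lift of $s$, so $\sigma\in E$. For the independent triple $\{\beta,\sigma,\tilde r_1\}$: $\beta+\sigma\mapsto b+s\notin\bar E$, $\beta+\tilde r_1\mapsto b+r_1\notin\bar E$, $\sigma+\tilde r_1=\tilde r_2+a\notin E$, and the total maps to $b+r_2\notin\bar E$. Free.
- Otherwise, after possibly exchanging $r_1,r_2$, $b+r_1\in D$ and $b+r_2\notin D$. Take $\beta'=\beta+\tilde r_1+a$ and $\sigma=\tilde r_1+\tilde r_2$, both in $E$. The triple $\{\beta,\beta',\sigma\}$ is independent, since $b,b+r_1,s$ are. We have $\beta+\beta'=\tilde r_1+a\notin E$, $\beta+\sigma\mapsto b+s\notin\bar E$, $\beta'+\sigma\mapsto b+r_2\notin\bar E$, and the total is $\tilde r_2+a\notin E$. Free.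

Again a contradiction.

**Step 8 ($(4,2)$ with $|R|=3$ gives (B)).** Now $R=\{r_1,r_2,r_3=r_1+r_2\}$, so $\tilde r_1+\tilde r_2+\tilde r_3\in\{0,a\}$. All nonzero elements of $\langle R\rangle$ are in $R$, so $\emptyset\ne D\subset b+\langle R\rangle$ for some $b\in D$. Suppose the sum is $a$.

- If $D=\{b\}$, the triple $\{\beta,\tilde r_1,\tilde r_2\}$ is free: $\tilde r_1+\tilde r_2=\tilde r_3+a\notin E$, and the other sums map to $b+r_1,b+r_2,b+r_3\notin\bar E$. Contradiction.
- If $|D|\ge2$, relabel so that $b,b+r_1\in D$. Modulo $\tilde r_2$, the elements $a,\ \beta,\ \beta+a,\ \beta+\tilde r_1,\ \beta+\tilde r_1+a,\ \tilde r_1,\ \tilde r_3\equiv\tilde r_1+a$ of $E$ are the seven nonzero vectors of the span of $a,\beta,\tilde r_1$, which has dimension $3$ since $a,\beta,\tilde r_1,\tilde r_2$ are independent. This contradicts (N).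

So $\tilde r_3=\tilde r_1+\tilde r_2$, and $\langle a,\tilde r_1,\tilde r_2\rangle\cap E=\{a,\tilde r_1,\tilde r_2,\tilde r_3\}$ because $\tilde r_i+a\notin E$. With $\rho_i=\tilde r_i$ this is (B), as $a$ was arbitrary. $\square$

## 8. Odd Betti numbers when one fixed component is highly connected

Here is the topological statement to be applied to the triple from Section 7. It has no curvature in it.

**Proposition 4.** Let $X$ be a closed simply connected oriented manifold of even dimension $n$ with commuting smooth actions of a circle $\sigma$ and a torus $\mathbb T$. Let $N$ be a $\mathbb T$-invariant component of $X^\sigma$ of codimension $k\ge2$ such that: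

- (h1) $N\hookrightarrow X$ is $(n-k-1)$-connected and $n\ge2k+2$;
- (h2) $\sigma$ acts on the normal bundle of $N$ with weights $\pm1$ only;
- (h3) every other component $G$ of $X^\sigma$ has $\dim G\le k$, and $b_1(G)=0$ if $\dim G\ge4$;
- (h4) if $k\ge4$: for each 2-dimensional component $G\ne N$ of $X^\sigma$ with $b_1(G)\ne0$ that is fixed pointwise by $\mathbb T$, the restriction $H^3_\sigma(X)\to H^3_\sigma(G)$ is zero.

Then $b_{odd}(X)=0$.

A model to keep in view is $X=\mathbb{CP}^m$, $m\ge3$, with $\sigma$ acting on the coordinate $z_0$: $N=\{z_0=0\}=\mathbb{CP}^{m-1}$, $k=2$, and the other component is the point $G=[1:0:\dots:0]$.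

*Proof.* Note $n-k-1\ge k+1\ge3$, so $N$ is simply connected. The number $k$ is even, and $N$ and all $G$ are even-dimensional, closed and orientable. Put $s_j=b_j(X)$, $h=k/2$, let $j:N\to X$ be the inclusion, and $e=j_!(1)\in H^k(X)$.

**Step 1 ($k$-periodicity).** This is what connectivity gives directly. By (h1), $j^*$ is an isomorphism in degrees $\le n-k-2$ and injective in degree $n-k-1$. Dually, $j_!:H^i(N)\to H^{i+k}(X)$ corresponds to $j_*:H_{n-k-i}(N)\to H_{n-k-i}(X)$, which is an isomorphism for $i\ge2$ and onto for $i=1$. Since $e\cup c=j_!(j^*c)$,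
$$e:H^i(X)\to H^{i+k}(X)\ \text{ is an isomorphism for }2\le i\le n-k-2.\tag{5}$$
Since $H^1(X)=H^1(N)=0$ and $j_!:H^1(N)\to H^{k+1}(X)$ is onto, Poincaré duality gives
$$s_1=s_{k+1}=s_{n-1}=s_{n-k-1}=0.\tag{6}$$
If $e=0$, then by (5) and (6) $H^i(X)=0$ for $1\le i\le n-k-1$ and for $k+1\le i\le n-1$; as $n-k-1\ge k+1$ these ranges cover all $1\le i\le n-1$, and $X$ is a rational sphere of even dimension: done. Assume $e\ne0$ from now on. By (5) and (6) we may reduce an odd degree by $k$ repeatedly until it is at most $k+1$, so $b_{odd}(X)=0$ if and only if $s_j=0$ for all odd $3\le j\le k-1$. For $k=2$ there is no such $j$: done. Assume $k\ge4$.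

Periodicity and duality alone do not finish. For $k=4$, $n=10$ the Betti numbers $(1,0,b,v,b,0,b,v,b,0,1)$ satisfy all the relations (5), (6) impose, and duality, for any $v$. We must use the fixed components $G\ne N$, and look for a class of degree $4$, rather than $k$, whose multiplication we control.

**Step 2 (pure lifts).** We choose canonical equivariant extensions of low-degree classes. Since $H^i(X,N)=0$ for $i\le n-k-1$, the Serre spectral sequence of the pair gives $H_\sigma^i(X,N)=0$ for $i\le n-k-1$. So
$$H^i_\sigma(X)\to H^i_\sigma(N)=\bigoplus_lH^{i-2l}(N)t^l\tag{7}$$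
is an isomorphism for $i\le n-k-2$ and injective for $i=n-k-1$. For $c\in H^i(X)$, $i\le n-k-2$, let $\Lambda(c)\in H^i_\sigma(X)$ be the unique class with $\Lambda(c)|_N=c|_N\otimes1$. It restricts to $c$ in $H^i(X)$, because $H^i(X)\to H^i(N)$ is injective. By injectivity of (7), identities between classes of degree $\le n-k-1$ in $H^*_\sigma(X)$ may be checked on $N$. Note $k\le n-k-2$.

*In the model,* let $\hat e$ be the equivariant class dual to $N$. It restricts to $h_0+t$ on $N$, where $h_0$ is the hyperplane class, because the normal bundle is $\mathcal O(1)$ with weight $1$, and to $0$ at $G$. So $\Lambda(h_0)=\hat e-t$, and $\Lambda(h_0)|_G=-t$.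

**Step 3 (pure lifts see the cohomology of the other components).** Let $C=X\setminus N$ and $F'=X^\sigma\setminus N$. By duality $H^i(C)\cong H_{n-i}(X,N)=0$ for $i\ge k+1$. In the sequence (1) for $i\le k$, the term $H^{i-k}(N)$ is zero unless $i=k$, where $j_!(1)=e$; the term $H^{i-k+1}(N)$ is zero for $i<k-1$, for $i=k-1$ it is $H^0(N)$, on which $j_!$ is injective as $e\ne0$, and for $i=k$ it is $H^1(N)=0$. So $H^*(X)\to H^*(C)$ is onto, bijective in degrees $<k$, with kernel $\mathbb Qe$ in degree $k$.

By the Leray–Hirsch theorem $H_\sigma^*(C)$ is free over $\mathbb Q[t]$ on the classes $\Lambda(c)|_C$, where $c$ runs over a basis of $H^{<k}(X)$ and a basis of a complement of $\mathbb Qe$ in $H^k(X)$. Let $C_0\subset C$ be the complement of a $\sigma$-invariant open tubular neighborhood of $N$ whose closure does not meet $F'$. It is a compact $\sigma$-manifold with boundary, an equivariant deformation retract of $C$, and $C_0^\sigma=F'$. By (F5), $H^*_\sigma(C)[t^{-1}]\cong H^*(F')[t^{\pm1}]$. So the chosen classes restrict to a $\mathbb Q[t^{\pm1}]$-basis of $H^*(F')[t^{\pm1}]$; setting $t=1$,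 the map
$$\Phi(c)=\Lambda(c)|_{F'}\big|_{t=1}\in H^*(F')=\bigoplus_GH^*(G)$$
sends the chosen $c$ to a basis of $H^*(F')$. Hence:

- $\Phi$ is injective on $\bigoplus_{j<k}H^j(X)$, and $\Phi(\bigoplus_{j\le k}H^j(X))=H^*(F')$;
- the $G$-component satisfies $\Phi_G(c)\in\bigoplus_{l\ge0}H^{|c|-2l}(G)$; in particular, as $k$ is even, $\Phi$ maps $\bigoplus_{j<k,\ j\text{ odd}}H^j(X)$ onto $H^{odd}(F')$.

**Step 4 (a class $x$ of degree 4 that is invertible on every $G$).** The natural candidate is $p_1$: at a fixed point its equivariant version is a sum of squares of weights, hence positive. It must be corrected to have a pure lift. By (h2) the normal bundle of $N$ is a complex bundle $\mathcal E$ of rank $h$ on which $\sigma$ acts by scalars with weight $1$. Since $2\le n-k-2$, there is $c\in H^2(X)$ with $c|_N=c_1(\mathcal E)$. Put $\hat c=\Lambda(c)$ and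
$$x=p_1(TX)+2c^2,\qquad\hat x=p_1^\sigma(TX)-ht^2-2t\hat c+2\hat c^{\,2}\in H^4_\sigma(X).$$
With Chern roots $r_i$ of $\mathcal E$,
$$p_1^\sigma(TX)|_N=p_1(TN)+\sum(r_i+t)^2=p_1(TX)|_N+2t\,c_1(\mathcal E)+ht^2 ,$$
so $\hat x|_N=x|_N\otimes1$; that is, $\hat x=\Lambda(x)$. At a component $G\ne N$ with normal weights $w_i\in\mathbb Z\setminus0$, and with $\hat c|_{pt}=\eta t$ at a point of $G$, the $H^0(G)$-part of $\hat x|_G$ is $q_Gt^2$ with
$$q_G=\sum w_i^2-h-2\eta+2\eta^2\ \ge\ \frac{n-\dim G}2-\frac k2-\frac12\ \ge\ \frac{n-2k}2-\frac12\ \ge\ \frac12>0.\tag{8}$$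
We used $2\eta^2-2\eta\ge-\frac12$, $w_i^2\ge1$, $\dim G\le k$ and $n\ge2k+2$. Hence $x_G:=\hat x|_G|_{t=1}=q_G+(\text{terms in }H^2(G)\oplus H^4(G))$ is invertible in $H^*(G)$.

*In the model* $\eta=-1$, all $m$ weights at $G$ are $-1$, $h=1$, so $q_G=m-1+2+2=m+3$. Directly, $x=(m+1)h_0^2+2h_0^2=(m+3)h_0^2$, and $\Phi_G(h_0^2)=(-1)^2=1$. The two agree.

**Step 5 (multiplication by $x$ is injective).** We claim that $x:H^j(X)\to H^{j+4}(X)$ is injective if $0\le j\le k-1$ and $j+4\le n-k-1$. If $xv=0$, then $\hat x\Lambda(v)$ restricts to $(xv)|_N\otimes1=0$ on $N$, so $\hat x\Lambda(v)=0$ by Step 2. Then $x_G\Phi_G(v)=0$, so $\Phi_G(v)=0$ for all $G$, hence $v=0$ by Step 3.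

**Step 6 (counting odd Betti numbers).** We see how far Step 5 goes with (5), (6) and duality. Let $\delta=n-2k\ge2$, an even number, so $n-k-1=k+\delta-1$. If $\delta\ge4$, Step 5 applies for all $j\le k-1$; if $\delta=2$, for all $j\le k-3$. So $s_{k-3}\le s_{k+1}=0$. Moreover $s_{k-1}\le s_3$: if $\delta\ge4$, then $s_{k-1}\le s_{k+3}=s_3$ by (5); if $\delta=2$, duality and (5) give $s_{k-1}=s_{n-k+1}=s_{k+3}=s_3$. For odd $3\le j\le k-1$ we get:

- if $j\equiv k+1\pmod 4$: $s_j\le s_{j+4}\le\dots\le s_{k-3}=0$;
- if $j\equiv k-1\pmod 4$: $s_j\le s_{j+4}\le\dots\le s_{k-1}\le s_3$.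

If $k\equiv2\pmod4$, then $k\ge6$ and $3\equiv k+1$, so $s_3=0$ by the first line and all the $s_j$ vanish: done. Assume $k\equiv0\pmod4$, and put $V:=H^3(X)$. Then $s_j=0$ for $j\equiv1\pmod4$, $j\le k+1$; in particular $H^5(X)=0$. Also $s_3\le s_7\le\dots\le s_{k-1}\le s_3$, so all are equal and $H^{3+4l}(X)=x^lV$ for $3+4l\le k-1$. As $\Lambda(x^lv)=\hat x^l\Lambda(v)$ (check on $N$), Step 3 gives
$$H^{odd}(G)=\sum_lx_G^l\,\Phi_G(V)\qquad\text{for every }G.\tag{9}$$

**Step 7 (it suffices that products vanish).** We reduce to the following claim, and prove it in Steps 8 and 9: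
$$\Phi_G(a)\,\Phi_G(b)=0\qquad\text{for all }a,b\in V\text{ and all }G.\tag{10}$$
Given (10), formula (9) shows $\Phi_G(a)\cdot H^{odd}(G)=0$. Multiply $\Phi_G(a)$ by a homogeneous class of odd degree: the homogeneous components of $\Phi_G(a)$ contribute in different degrees, so each product vanishes separately. As $\dim G$ is even, Poincaré duality pairs odd degrees with odd degrees, so each component is zero and $\Phi_G(a)=0$. This holds for all $G$, so $a=0$ by Step 3. Thus $V=0$, and by Step 6 $b_{odd}(X)=0$.

**Step 8 (claim (10) for $g=\dim G\ne2$).** Recall that $g\le k$ is even. If $g=0$, $\Phi_G(a)\in H^{odd}(pt)=0$. If $g\ge4$, then $b_1(G)=0$ by (h3), so $\Phi_G(a),\Phi_G(b)\in H^3(G)$; if $g=4$, their product is in $H^6(G)=0$.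

Let $g\ge6$. Then $k\ge8$, as $4\mid k$. We first show that $x:H^2(X)\to H^6(X)$ is an isomorphism. It is injective by Step 5, so we need $s_2=s_6$. If $\delta\ge4$, Step 5 and (5) give
$$s_2\le s_6\le\dots\le s_{k-2}\le s_{k+2}=s_2 .$$
If $\delta=2$, so $n=2k+2$, Step 5 for even $j\le k-4$ gives $s_2\le s_6\le\dots\le s_{k-2}$ and $s_4\le s_8\le\dots\le s_k$. Duality and (5) give $s_j=s_{2k+2-j}=s_{k+2-j}$ for $2\le j\le k$, so $s_{k-2}=s_4$ and $s_k=s_2$, and all these numbers are equal. In either case $s_2=s_6$.

So $ab=xw$ with $w\in H^2(X)$. Since $6\le n-k-1$, checking on $N$ gives $\Lambda(a)\Lambda(b)=\hat x\Lambda(w)$. Hence $\Phi_G(w)=x_G^{-1}\Phi_G(a)\Phi_G(b)\in H^{\ge6}(G)$, while $\Phi_G(w)\in H^{\le2}(G)$. Both vanish, and so does $\Phi_G(a)\Phi_G(b)$.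

**Step 9 (claim (10) for $g=2$).** Here the torus surfaces have to be dealt with, and $\mathbb T$ is used. We have $\Phi_G(V)\subset H^1(G)$, and we may assume $b_1(G)\ne0$. If $\mathbb T$ fixes $G$ pointwise, $\Phi_G(V)=0$ by (h4). Otherwise, as $\mathbb T$ preserves $G$, some circle $\tau\subset\mathbb T$ acts nontrivially on $G$. Its fixed points on $G$ are isolated and number $\chi(G)=2-b_1(G)\le0$, so there are none, and $G$ is a torus. After dividing by the ineffective kernel, $\tau$ acts freely on $G$: an isotropy group is finite, fixes the orbit direction, and acts on the $1$-dimensional slice preserving orientation, hence trivially; so it acts trivially on $G$. Thus $G$ is a principal circle bundle over a circle, which is trivial, and the orbit class is nonzero in $H_1(G;\mathbb Q)$.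

The action map $\tau\times X\to X$ is $\sigma$-equivariant, with $\sigma$ acting trivially on $\tau$. It induces
$$H^*_\sigma(X)\to H^*(\tau)\otimes H^*_\sigma(X),\qquad u\mapsto1\otimes u+\vartheta\otimes\partial u ,$$
where $\vartheta$ generates $H^1(\tau)$. This defines $\partial:H_\sigma^*(X)\to H_\sigma^{*-1}(X)$, natural for $\tau$- and $\sigma$-invariant submanifolds. On $N$ and $G$, where $\sigma$ is trivial, $\partial$ is $\mathbb Q[t]$-linear and induced from the analogous operators $\partial_N,\partial_G$ on $H^*(N)$, $H^*(G)$; on $H^1(G)$, $\partial_G\alpha=\langle\alpha,[\text{orbit}]\rangle$.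

For $a\in V$ we get $\partial\Lambda(a)|_N=\partial_N(a|_N)\otimes1$, so by (7) $\partial\Lambda(a)=\Lambda(y)$ with $y\in H^2(X)$, $y|_N=\partial_N(a|_N)$. Write $\Lambda(a)|_G=\alpha t$ with $\alpha=\Phi_G(a)\in H^1(G)$. Then $\Lambda(y)|_G=\langle\alpha,[\text{orbit}]\rangle t$. For $b\in V$, $yb\in H^5(X)=0$ by Step 6, and $5\le n-k-1$; so $\Lambda(y)\Lambda(b)=0$ by Step 2. Restricting to $G$,
$$\langle\alpha,[\text{orbit}]\rangle\,\Phi_G(b)=0\qquad\text{for all }b\in V .$$
If $\langle\alpha,[\text{orbit}]\rangle\ne0$ for some $a$, then $\Phi_G(V)=0$, contradicting $\alpha=\Phi_G(a)\ne0$. So $\Phi_G(V)$ lies in the line $\{\alpha:\langle\alpha,[\text{orbit}]\rangle=0\}\subset H^1(G)\cong\mathbb Q^2$, and products of two elements of a line in $H^1$ vanish. This proves (10). $\square$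

## 9. Fixed-point submanifolds cut out by a free triple: proof of Theorem C

*Proof of Theorem C.* Let $f=\dim F$, which is even. If $f=0$ there is nothing to prove; let $f\ge2$, and assume (U), as Section 6 allows.

**Step 1 (the submanifolds $N_I$).** We fix notation. For $I\subset\Omega$ let $K_I$ be the identity component of $\bigcap_{w\in I}\ker w$, and $N_I$ the component of $M^{K_I}$ through $p$. It is $\mathcal T$-invariant and totally geodesic. The weights trivial on $K_I$ are those in $\langle I\rangle_{\mathbb Q}$, so
$$T_pN_I=T_pF\oplus\bigoplus\{V_w:w\in\Omega\cap\langle I\rangle_{\mathbb Q}\},$$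
and the set $\Omega\cap\langle I\rangle_{\mathbb Q}$ may be computed over $\mathbb F_2$. If $I\subset J$ then $N_I\subset N_J$. For subtori $K,K'\subset H$ and components $A$ of $M^K$ and $B$ of $M^{K'}$, $A\cap B$ is a union of components of $M^{KK'}$, and $T(A\cap B)=TA\cap TB$. So the hypothesis on intersections in Lemma 2(b) always holds. By Lemma 3 there are two cases.

**Step 2 (the triple $N\subset X\subset Z$ in Case (A)).** There are independent $w_1,w_2,w_3\in\Omega$ with $\Omega\cap\langle w_1,w_2,w_3\rangle=\{w_1,w_2,w_3\}$. Put $m_i=m_{w_i}$, ordered $m_1\le m_2\le m_3$, and write $N_{12}=N_{\{w_1,w_2\}}$, etc. Let $Z=N_{123}$, $X=N_{12}$, $n=\dim X=f+m_1+m_2$, $k=m_1$. Then $D=\dim Z=f+m_1+m_2+m_3$.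

- Lemma 2(b) in $Z$ with $A=N_{23}$, $B=N_{12}$, of codimensions $m_1\le m_3$: $A\cap B\to X$ is $(f+m_2-1)$-connected, and $f+m_2-1\ge3$. So $A\cap B$ is connected. It contains $N_2$ and has tangent space $T_pF\oplus V_{w_2}=T_pN_2$ at $p$; being a connected manifold of the dimension of the closed $N_2$, it equals $N_2$.
- Likewise with $A=N_{13}$, $B=N_{12}$, of codimensions $m_2\le m_3$: $N_1\to X$ is $(f+m_1-1)$-connected, and $f+m_1-1\ge3$.

Let $K=K_{\{w_1,w_2\}}$. The quotient $H/K$ is a $2$-torus with character group $L\cap\langle w_1,w_2\rangle_{\mathbb Q}=\mathbb Zw_1+\mathbb Zw_2$, since by (U) $w_1,w_2$ extend to a $\mathbb Z$-basis of $L$. So it is $T=\sigma_1\times\sigma_2$ with $w_1,w_2$ the coordinates, and it acts effectively on $X$. $N_2$ is a component of $X^{\sigma_1}$ and $N_1$ is a component of $X^{\sigma_2}$, and $\sigma_1$ acts on the normal spaces of $N_2$ with weights $\pm1$. Set $\sigma=\sigma_1$, $N=N_2$, $\mathbb T=T$.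

**Step 3 (the triple in Case (B)).** Here $d=4$, so by hypothesis $\mathcal T$ has no fixed point. Choose $a\in\Omega$ with $m_a$ minimal, and $S=\{\rho_1,\rho_2,\rho_3\}$ as in Lemma 3. Let $Z=N_{\{a\}\cup S}$, $X=N_{\{a,\rho_1\}}$, $N=N_{\{\rho_1\}}$, $k=m_a$. The weights at $p$ of $Z$, $X$, $N_S$ are $\{a,\rho_1,\rho_2,\rho_3\}$, $\{a,\rho_1\}$, $S$, and $n=\dim X=f+k+m_{\rho_1}$. Lemma 2(b) in $Z$ with $A=N_S$ (codimension $k$) and $B=X$ (codimension $m_{\rho_2}+m_{\rho_3}\ge k$) gives as before $A\cap B=N$, and that $N\to X$ is $(f+m_{\rho_1}-1)$-connected, with $f+m_{\rho_1}-1\ge3$. Let $K=K_{\{a,\rho_1\}}$. By (U), $a,\rho_1$ are coordinates on the $2$-torus $H/K$, which acts effectively on $X$. Let $\sigma\subset H/K$ be the coordinate circle on which $a$ has weight $1$ and $\rho_1$ weight $0$. Then $N$ is a component of $X^\sigma$ with normal weights $\pm1$. Let $\mathbb T=\mathcal T$.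

In both cases $n-k-1=f+m-1$ with $m=m_2$, respectively $m=m_{\rho_1}$, and $m\ge k$. So $N\to X$ is $(n-k-1)$-connected and $n\ge2k+f\ge2k+2$.

**Step 4 (passing to the universal cover).** Proposition 4 needs a simply connected $X$. As $n\ge6$, $X$ has $\mathrm{Ric}_2>0$, so $\pi_1(X)$ is finite. Let $\hat X\to X$ be the universal cover, a closed orientable manifold with $\mathrm{Ric}_2>0$. As $N\to X$ is $3$-connected, it is an isomorphism on $\pi_1$; so the preimage $\hat N$ of $N$ is connected and simply connected. Higher homotopy groups do not change, so $\hat N\to\hat X$ is again $(n-k-1)$-connected. In Case (A) the same holds for the preimage $\hat N'$ of $N_1$, with $f+m_1-1$ instead of $n-k-1$.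

The commuting Killing fields generating the actions lift to commuting complete Killing fields on $\hat X$, whose zeros are the preimages of the zeros on $X$. Let $\hat p$ lie over $p$. The flows of the Lie algebra of $H/K$ lift to flows fixing $\hat p$. Elements of its integral lattice give deck transformations fixing $\hat p$, hence the identity. So the $2$-torus $H/K$, and in particular $\sigma$, acts on $\hat X$, effectively. The set $\hat X^\sigma$ is the preimage of $X^\sigma$, so $\hat N$ is a component of $\hat X^\sigma$ with normal weights $\pm1$; in Case (A), $\hat N'$ is a component of $\hat X^{\sigma_2}$.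

In Case (B) the integral lattice of $\mathcal T$ acts on $\hat X$ by deck transformations, through a homomorphism to a finite group. Dividing the Lie algebra of $\mathcal T$ by the kernel, a lattice of finite index, we obtain a finite covering torus of $\mathcal T$, again called $\mathbb T$, that acts on $\hat X$ and commutes with $\sigma$. A fixed point of it would lie over a fixed point of $\mathcal T$ in $X$; so it has none. In both cases $\mathbb T$ is connected and commutes with $\sigma$, so it preserves $\hat N$.

**Step 5 (hypotheses (h1)–(h3), and (h4) in Case (B)).** We check what is easy. (h1) and (h2) were verified above. For (h3), a component $G\ne\hat N$ of $\hat X^\sigma$ is disjoint from $\hat N$, so Lemma 2(a) gives $\dim G\le n-(n-k)=k$. If $\dim G\ge4$, then $G$ has $\mathrm{Ric}_2>0$, so $b_1(G)=0$. In Case (B), (h4) is vacuous, as $\mathbb T$ has no fixed points.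

**Step 6 (hypothesis (h4) in Case (A)).** We must show that classes in $H^3_{\sigma_1}(\hat X)$ die on fixed surfaces of $T$; the idea is to extend them to $T$-equivariant classes, and to use larger fixed-point sets that do have $b_1=0$. Let $k=m_1\ge4$, and let $G$ be a $2$-dimensional component of $\hat X^{\sigma_1}$ fixed pointwise by $T$.

*Lifts for each circle.* We have $3\le n-k-2=f+m_2-2$, and $\hat N$ is simply connected; so as in (7)
$$H^3_{\sigma_1}(\hat X)\cong H^3_{\sigma_1}(\hat N)=H^3(\hat N)\oplus H^1(\hat N)t=H^3(\hat N)\cong H^3(\hat X).$$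
Hence every class in $H_{\sigma_1}^3(\hat X)$ is the unique lift $\Lambda(a)$ of some $a\in H^3(\hat X)$. Similarly $3\le f+m_1-2$, so $H^3_{\sigma_2}(\hat X)\cong H^3_{\sigma_2}(\hat N')=H^3(\hat N')\cong H^3(\hat X)$, and $a$ also has a $\sigma_2$-equivariant lift.

*A lift for $T$.* Consider the Serre spectral sequence of $\hat X\to\hat X_{hT}\to BT$, and let $\theta_1,\theta_2\in H^2(BT)$ be the basis corresponding to $T=\sigma_1\times\sigma_2$. Then $d_2a=\theta_1\otimes u_1+\theta_2\otimes u_2$ with $u_i\in H^2(\hat X)$. Restriction to $\sigma_i$ gives $d_2a=t\otimes u_i$ in the spectral sequence for $\sigma_i$, which is zero because $a$ lifts; so $u_i=0$. Next, $d_3a=0$ since $H^1(\hat X)=0$. Finally $d_4a=0$, since $T$ has the fixed point $\hat p$, so $H^*(BT)\to H^*_T(\hat X)$ is injective and nothing in the bottom row is hit. So $a$ has a lift $\hat a\in H^3_T(\hat X)$, which restricts to $\Lambda(a)$ in $H_{\sigma_1}^3(\hat X)$, because lifts there are unique.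

*Restriction to $G$.* As $\dim G=2$, $\hat a|_G\in H_T^3(G)=H^1(G)\otimes H^2(BT)$, where $H^2(BT)$ is the space of rational characters. Let $w$ be a weight of $T$ on the normal bundle of $G$, $S_w$ the identity component of $\ker w$, and $Y$ the component of $\hat X^{S_w}$ containing $G$. Then $\dim Y\ge4$, so $Y$ has $\mathrm{Ric}_2>0$, $b_1(Y)=0$ and $H^3_{S_w}(Y)=H^3(Y)\oplus H^1(Y)t=H^3(Y)$. The image of $\hat a$ in $H_{S_w}^3(G)=H^1(G)\otimes H^2(BS_w)$ factors through $H^3(Y)\to H^3(G)=0$, so it is zero. The kernel of $H^2(BT)\to H^2(BS_w)$ is $\mathbb Qw$; hence $\hat a|_G\in H^1(G)\otimes\mathbb Qw$. As $T$ acts effectively on $\hat X$, its representation at a point of $G$ is faithful, so there are two linearly independent weights $w$ at $G$. Therefore $\hat a|_G=0$, and $\Lambda(a)|_G=0$. This is (h4).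

**Step 7 (from $\hat X$ back to $F$).** Proposition 4, applied to $(\hat X,\hat N)$, gives $b_{odd}(\hat X)=0$, so $b_{odd}(X)=0$ by transfer. $F$ is a component of the fixed-point set in $X$ of the $2$-torus $H/K$. Applying (F6) twice, to the two circle factors of $H/K$ (the second acting on the fixed set of the first), we get $b_{odd}(F)\le b_{odd}(X)=0$. This proves Theorem C, and with Section 4, Theorems A and B. $\square$
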